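# Graphs in which every vertex lies in a different number of copies of $F$

## 1. Induced-copy degrees, weights, and two averages

All graphs are finite and simple, and the order $|G|$ of a graph is its number of vertices. For $S\subseteq V(G)$, $G[S]$ is the subgraph induced on $S$. We write $[k]=\{1,\dots,k\}$.

**Definition 1 ($[F]$-degree).** Let $F$ be a fixed graph. The $[F]$-degree of a vertex $v$ of $G$ is the number of induced subgraphs of $G$ that are isomorphic to $F$ and contain $v$.

**Example 1.** Let $G$ be the triangle $abc$ with one more vertex $d$ joined only to $a$. The sets inducing a path $P_3$ are $\{d,a,b\}$ and $\{d,a,c\}$; the set $\{b,c,d\}$ induces only one edge. So the $[P_3]$-degrees of $a,b,c,d$ are $2,1,1,2$. The $[K_3]$-degrees are $1,1,1,0$.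

**Definition 2 ($[F]$-irregular).** A graph is $[F]$-irregular if distinct vertices have distinct $[F]$-degrees.

**Example 2.** The one-vertex graph is trivially $[F]$-irregular. The graph of Example 1 is neither $[P_3]$- nor $[K_3]$-irregular. Section 3 explains why no small nontrivial example is shown here: for $|F|\ge 3$, no order from $2$ to $|F|+2$ can occur.

It pays to count with real weights.

**Definition 3 ($k$-weight).** Let $k\ge 3$. A $k$-weight is a real-valued function $w$ on graphs with $k$ vertices that is invariant under isomorphism. We write $k=k_w$ and $\|w\|=\max|w|$. For a vertex $v$ of a graph $G$,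
$$D_w(v)=\sum_{S\ni v,\ |S|=k} w(G[S]).$$

**Example 3.** If $w=\mathbf 1_F$ is the indicator of being isomorphic to $F$, with $|F|=k$, then $D_w(v)$ is the $[F]$-degree. If $w(H)$ is the number of spanning subgraphs of $H$ isomorphic to $F$, then $D_w(v)$ is the number of subgraphs of $G$, induced or not, that are isomorphic to $F$ and contain $v$. If $k=3$ and $w(H)=|E(H)|$, then an edge at $v$ lies in $|G|-2$ triples containing $v$ and every other edge in exactly one, so $D_w(v)=(|G|-2)\deg v+(|E(G)|-\deg v)=(|G|-3)\deg v+|E(G)|$.

The last definition measures how a weight reacts, on average, to one edge and to two edges at once.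

**Definition 4 (the averages $\pi_\sigma,f,h_\sigma$; admissible weights).** Let $0<p<1$ and let $\mathbb G$ be the random graph on $[k]$ whose edges are present independently with probability $p$. Write "$ij:1$" if $ij$ is an edge and "$ij:0$" if it is not. For $\sigma\in\{0,1\}$ put
$$\pi_\sigma=E[w(\mathbb G)\mid 13:\sigma],\qquad f=\pi_1-\pi_0,$$
$$h_\sigma=\sum_{a,b\in\{0,1\}}(-1)^{a+b}\,E[w(\mathbb G)\mid 12:a,\ 23:b,\ 13:\sigma].$$
These are polynomials in $p$. The weight $w$ is admissible if $f\not\equiv 0$ and at least one of $h_0,h_1$ is $\not\equiv0$.

So $f$ is the average effect of switching on one edge, and $h_\sigma$ is the average interaction between the edges $12$ and $23$ when $13$ has state $\sigma$.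

**Example 4.** Let $k=3$; then conditioning on all three pairs leaves no randomness.

* For $w=\mathbf 1_{K_3}$: $\pi_1=p^2$ and $\pi_0=0$, so $f=p^2$; and $h_1=1$, $h_0=0$. Admissible.
* For $w=\mathbf 1_{P_3}$ (exactly two edges): $\pi_1=2p(1-p)$ and $\pi_0=p^2$, so $f=p(2-3p)$; and $h_1=0-1-1+0=-2$, $h_0=1$. Admissible, but $f$ vanishes at $p=\frac23$.
* For $w(H)=|E(H)|$: $f=1$, but the conditional value is $a+b+\sigma$, so $h_0=h_1=0$. Not admissible. By Example 3, two vertices of equal degree have equal $D_w$, and every graph with at least two vertices has two such vertices (proof in Section 3). So the values $D_w$ are never pairwise distinct, and a condition such as the one on $h$ cannot simply be dropped.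

## 2. The Strong Conjecture and three theorems

We can now pose the question. For $F=K_2$ the $[F]$-degree is the ordinary degree, and two vertices always agree. Does this obstruction disappear once $F$ has at least three vertices? The following is stated in Tatiana Dovzhenok, Ilya Lukashenko, Andrei Mikhalev, and Yahor Filiuta, "On infinite families of $[P_n]$-irregular graphs", arXiv:2609.24707 (2026).

**Conjecture (Strong Conjecture about $[F]$-irregular graphs).** For every connected graph $F$ of order $|F|\ge 3$ there exist infinitely many (pairwise non-isomorphic) $[F]$-irregular graphs.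

For paths the statement is known: for every path $P_n$ of order $n\ge 3$ there exist infinitely many $[P_n]$-irregular graphs. We shall prove that the conjecture is true, in the following form.

**Theorem 1.** Let $\mathcal W$ be a finite set of admissible weights (the orders $k_w\ge 3$ may differ). There is $n_0$ such that for every $n\ge n_0$ there is a graph $G$ of order $n$ for which, for every $w\in\mathcal W$, the values $D_w(v)$, $v\in V(G)$, are pairwise distinct.

**Theorem 2.** For every finite family $\mathcal F$ of graphs of order $\ge 3$ there is $n_0$ such that for each $n\ge n_0$ some graph of order $n$ is $[F]$-irregular for all $F\in\mathcal F$ simultaneously. In particular, for every connected $F$ with $|F|\ge 3$ there are infinitely many $[F]$-irregular graphs. Conversely, if $|F|\le 2$, no graph with at least $2$ vertices is $[F]$-irregular.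

**Theorem 3.** For every finite family of graphs $F$, each with a vertex of degree $\ge 2$ (for example connected of order $\ge3$), there is $n_0$ such that for each $n\ge n_0$ some graph of order $n$ has, for every $F$ in the family, pairwise distinct numbers of (not necessarily induced) subgraphs isomorphic to $F$ through its vertices.

## 3. Orders at most $|F|+2$, and trees

**Two equal degrees.** In a graph of order $n\ge2$ the degrees lie in $\{0,\dots,n-1\}$, and $0$ and $n-1$ cannot both occur. So at most $n-1$ values are available for $n$ vertices, and two vertices have equal degree.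

**Graphs $F$ with at most two vertices (converse part of Theorem 2).** If $|F|=1$, all $[F]$-degrees are $1$. If $|F|=2$, the $[F]$-degree of $v$ is $\deg v$ or $|G|-1-\deg v$. By the previous paragraph no graph with at least two vertices is $[F]$-irregular.

**Small orders.** Let $|F|=k\ge3$ and $n=|G|\ge 2$. If $n<k$, all $[F]$-degrees are $0$; if $n=k$, they are all equal. If $n=k+1$, let $I$ be the set of $x$ with $G-x\cong F$; the $[F]$-degree of $v$ is the number of elements of $I$ other than $v$, which takes at most two values on at least four vertices. If $n=k+2$, let $Q$ be the graph on $V(G)$ in which $xy$ is an edge when $G-x-y\cong F$. The $[F]$-degree of $v$ is $|E(Q)|-\deg_Q v$, and $Q$ has two vertices of equal degree. So an $[F]$-irregular graph with at least two vertices has order at least $k+3$.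

**Trees and $P_3$.** No tree with at least three vertices is $[P_3]$-irregular. A leaf with neighbor $u$ lies in exactly $\deg u-1$ induced $P_3$'s. So the $\ell$ leaves would need neighbors of pairwise distinct degrees, all $\ge2$. Since the sum of $\deg v-2$ over all vertices of a tree is $-2$, we have $\ell=2+\sum_{\deg v\ge2}(\deg v-2)\ge 2+(0+1+\dots+(\ell-1))=2+\ell(\ell-1)/2$. This says $\ell^2-3\ell+4\le0$, which is impossible because the discriminant is $9-16<0$.

## 4. From twins to half graphs to rotating circles

**Blow-ups.** A sensible way to control $[F]$-degrees is to take a fixed graph and replace each vertex $u$ by an independent set of about $\alpha_u m$ vertices. Then $D_w$ on class $u$ is, to leading order, $m^{k-1}$ times a polynomial in the $\alpha$'s, and generic $\alpha$ should separate different classes. But two vertices of one class have the same neighbors; swapping them is an automorphism, so they have equal $D_w$ for every $w$. Some order must be put inside the classes.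

**Half graphs.** The natural device is the half graph: classes $a_1,\dots,a_m$ and $b_1,\dots,b_m$ with $a_i\sim b_j$ iff $i\le j$. Alone it does not help, because $a_i\leftrightarrow b_{m+1-i}$ is an automorphism. So break the symmetry with the rest of the graph, and count triangles. Add independent sets $C$ and $E$, join $C$ completely to all $a$'s, all $b$'s and $E$, join $E$ also to all $a$'s, and to no $b$. The triangles are of type $abc$ or $ace$, so
$$D(a_i)=|C|\,(m-i+1+|E|),\qquad D(b_j)=|C|\,j .$$
Within each row the values are distinct. But $D(a_i)=D(b_j)$ whenever $j=m+1-i+|E|$, and this has solutions as soon as $|E|\le m-1$. This is the exact point where the approach stops: the half graph orders its rows by spreading the values over whole intervals of leading-order length, these intervals can overlap, and inside an overlap one has to exclude equality of individual integers, for an arbitrary $F$. Asymptotics cannot do that.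

**Ordering at a lower scale.** The way out is to make the order invisible at leading order. Bend the half graph around a circle: $(0,i)\sim(1,j)$ iff $j-i\in\{0,\dots,m-1\}$ modulo $2m$. Rotation is now an automorphism, so $D_w$ is constant on each circle, and different circles can be separated at order $m^{k-1}$ by generic sizes. Then break the rotation with a bounded set $T$ of extra vertices, each of which sees only which half of the circle a vertex lies in. Three scales appear.

* Order $m^{k-1}$ separates different circles, and the vertices of $T$.
* Order $m^{k-2}$, from sets with one vertex of $T$, separates the two halves of a circle. The relevant number is $f$.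
* Order $m^{k-3}$ governs the step from a vertex $x$ to the next vertex $x'$ in the same half. These see $T$ in the same way, and in the opposite circle they differ in exactly two vertices: one neighbor $y^-$ is lost and one $y^+$ gained, in opposite halves. Only sets containing $x$ (or $x'$), one of $y^\pm$, and a vertex $t\in T$ matter at this order, and their contribution is an interaction between the edges $xy$ and $yt$. The relevant numbers are $h_0,h_1$.

If every step has the same sign along a half, $D_w$ is strictly monotone there, hence injective, and no exact value is needed. To make the sums at the last two scales equal to averages such as $f$ and $h_\sigma$, the connections between different pairs of circles are chosen at random with density $p$.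

## 5. Admissibility of subgraph counts

This section deduces Theorems 2 and 3 from Theorem 1. Put $|F|=k\ge3$, $e=|E(F)|$, $N=\binom k2$, and let $\mathcal C$ be the set of graphs on $[k]$ isomorphic to $F$.

**Theorem 2 from Theorem 1.** Let $w=\mathbf 1_F$. By symmetry each pair is an edge in exactly $|\mathcal C|e/N$ members of $\mathcal C$. Given $13:1$, a member containing $13$ is hit with probability $p^{e-1}(1-p)^{N-e}$; given $13:0$, a member not containing $13$ is hit with probability $p^e(1-p)^{N-e-1}$. So on $(0,1)$
$$f=\tfrac{|\mathcal C|}{N}\left[e\,p^{e-1}(1-p)^{N-e}-(N-e)\,p^{e}(1-p)^{N-e-1}\right]=\tfrac{|\mathcal C|}{N}\,p^{e-1}(1-p)^{N-e-1}(e-Np),$$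
because $e(1-p)-(N-e)p=e-Np$. This is not identically zero.

Let $n_{ab\sigma}$ be the number of members of $\mathcal C$ in which $12,23,13$ have states $a,b,\sigma$. Given these states, each such member is hit with probability $p^{e-a-b-\sigma}(1-p)^{N-3-e+a+b+\sigma}$. With $q=(1-p)/p$,
$$h_\sigma=p^{e-\sigma}(1-p)^{N-3-e+\sigma}\left[n_{00\sigma}-(n_{10\sigma}+n_{01\sigma})\,q+n_{11\sigma}\,q^2\right].$$
As $p$ runs through $(0,1)$, $q$ takes infinitely many values, so $h_\sigma\equiv0$ only if all three coefficients vanish. Since the $n_{ab\sigma}$ are nonnegative, that means $n_{ab\sigma}=0$ for all $a,b$. But $\sum_{a,b,\sigma}n_{ab\sigma}=|\mathcal C|>0$, so $h_0$ and $h_1$ do not both vanish identically. Hence $w$ is admissible. Theorem 1 applied to $\{\mathbf 1_F:F\in\mathcal F\}$ gives the first statement, and graphs of different orders are not isomorphic, which gives the second. The converse was proved in Section 3. $\square$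

**Theorem 3 from Theorem 1.** A graph with a vertex of degree $\ge2$ has order $k\ge3$. Let $w(H)$ be the number of spanning subgraphs of $H$ isomorphic to $F$; by Example 3, $D_w(v)$ is the number to be controlled. Here $w(\mathbb G)=\sum_{F'\in\mathcal C}\mathbf 1[F'\subseteq\mathbb G]$. A member $F'$ without the edge $13$ contributes equally to $\pi_1$ and $\pi_0$; one with the edge $13$ contributes $p^{e-1}$ to $\pi_1$ and $0$ to $\pi_0$. So $f=\sum_{F'\ni 13}p^{e-1}>0$, since $e\ge1$. In $h_1$, the terms of a member without $12$ cancel in the sum over $a$, and those of a member without $23$ cancel in the sum over $b$. A member with both contributes only for $a=b=1$. So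
$$h_1=\sum_{F'\in\mathcal C,\ 12,23\in F'}p^{|E(F')\setminus\{12,23,13\}|}>0,$$
because $F$ has a vertex of degree $\ge2$, which some member of $\mathcal C$ places at $2$ with $1$ and $3$ as neighbors. Hence $w$ is admissible. $\square$

It remains to prove Theorem 1. Fix $\mathcal W$, which we may take to be nonempty, and write $K=\max_{w\in\mathcal W}k_w$ and $B=\max_{w\in\mathcal W}\|w\|$.

## 6. The density $p$ and the list of attachment functions

**Choice of $p$.** We want the polynomials of Definition 4 to be nonzero at one common $p$. Choose a rational $p=p_1/p_2\in(0,1)$ with $p_2$ odd such that for every $w\in\mathcal W$ we have $f_w(p)\ne0$ and $h_{w,\sigma}(p)\ne0$ for some $\sigma=\sigma_w$. Only finitely many $p$ are excluded, and infinitely many rationals in $(0,1)$ have odd denominator. From now on $f_w,h_{w,\sigma},\pi_{w,\sigma}$ denote the values at this $p$.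

The set $T$ will consist of $r$ vertices $t_1,\dots,t_r$. A vertex of $T$ sees a pair of circles through a function $\lambda:\{0,1\}^2\to\{0,1\}$ with arguments $(\iota,\theta)$: circle $\iota$, half $\theta$. The next lemma provides the list of these functions. Condition (L1) will separate halves, (L2) will make steps nonzero, (L3) says that the overall density of ones is $p$, and (L4) gives room to move in Lemma 2.

**Lemma 1.** For every sufficiently large multiple $r$ of $p_2$ there is a list $\lambda_1,\dots,\lambda_r$ of functions $\{0,1\}^2\to\{0,1\}$ such that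

* (L1) $\sum_l\lambda_l(\iota,0)\ne\sum_l\lambda_l(\iota,1)$ for $\iota=0,1$;
* (L2) $H_w(\iota,\theta):=\sum_l\big(\lambda_l(1-\iota,0)-\lambda_l(1-\iota,1)\big)\,h_{w,\lambda_l(\iota,\theta)}\ne0$ for all $w\in\mathcal W$ and all $\iota,\theta$;
* (L3) $\sum_l\sum_{\iota,\theta}\lambda_l(\iota,\theta)=4rp$;
* (L4) each of the constant functions $0$ and $1$ occurs at least twice.

**Proof.** *First (L1) and (L2).* Let $N_\lambda$ be the multiplicity of each of the $16$ functions. Conditions (L1), (L2) ask that finitely many linear forms in the $N_\lambda$ be nonzero. None of these forms is identically zero. For (L1) a function with $\lambda(\iota,0)=1$, $\lambda(\iota,1)=0$ has coefficient $1$. For (L2) a function with $\lambda(1-\iota,0)=1$, $\lambda(1-\iota,1)=0$ and $\lambda(\iota,\theta)=\sigma_w$ has coefficient $h_{w,\sigma_w}\ne0$. The product of these forms is a nonzero polynomial, so it does not vanish at all nonnegative integer points. Choose a nonnegative integer vector where it is nonzero, and multiply the vector by $4$; all forms stay nonzero.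

*Then (L3) and (L4).* Let $r_0$ be the length of the resulting list and $W$ its total number of ones, $W=\sum_l\sum_{\iota,\theta}\lambda_l(\iota,\theta)$, which is divisible by $4$. Append $p_1X-W/4$ constant functions $1$ and $(p_2-p_1)X-r_0+W/4$ constant functions $0$, where $X$ is any integer so large that both numbers are at least $2$; this is possible since $p_1\ge1$ and $p_2-p_1\ge1$. The length becomes $r=r_0+p_1X-W/4+(p_2-p_1)X-r_0+W/4=p_2X$, and the number of ones becomes $W+4(p_1X-W/4)=4p_1X=4rp$. A constant function does not change the differences in (L1) and contributes $0$ in (L2). $\square$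

**Example 5.** Let $\mathcal W=\{\mathbf 1_{K_3}\}$ and $p=\frac13$, so $f=\frac19$, $h_1=1$, $h_0=0$. Let $\lambda'$ be $0$ at $(1,1)$ and $1$ elsewhere, and $\lambda''$ be $0$ at $(0,1)$ and $1$ elsewhere. In $H(0,\theta)$ each $\lambda'$ contributes $(1-0)h_1=1$ and each $\lambda''$ contributes $(1-1)h_{\lambda''(0,\theta)}=0$; in $H(1,\theta)$ the roles are exchanged. Take each twice: $r_0=4$, $W=12$, $H\equiv2$, and both differences in (L1) are $2$. With $X=5$ we append $2$ constants $1$ and $9$ constants $0$, so $r=15$, and the number of ones is $12+8=20=4\cdot15\cdot\frac13$.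

**Reduction to one residue class.** Since $p_2$ is odd, $r$ can be chosen in every residue class modulo $4$. So it suffices to prove: for a fixed list as in Lemma 1, all sufficiently large $n\equiv r\pmod4$ work. Applying this with four values of $r$, one in each class, gives Theorem 1. Fix the list $\Lambda=(\lambda_l)$, and let $c_0>0$ be the minimum of all $|f_w|$ and all $|H_w(\iota,\theta)|$.

## 7. Skeletons and the graph $G(m_1,\dots,m_M)$

**Definition 5 (skeleton).** A skeleton consists of an integer $M$, a graph $R$ on $[M]\times\{0,1\}$, of which only the adjacencies between $(u,\iota),(u',\iota')$ with $u\ne u'$ matter, and permutations $\varpi_u$ of $[r]$ for $u\in[M]$. Put $\lambda^u_l=\lambda_{\varpi_u(l)}$.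

**Definition 6 (the graph).** Given a skeleton and integers $m_u\ge1$, the graph $G=G(m_1,\dots,m_M)$ has the bulk vertices $(u,\iota,i)$ with $u\in[M]$, $\iota\in\{0,1\}$, $i\in\mathbb Z_{2m_u}$, and the set $T=\{t_1,\dots,t_r\}$. Its order is $4\sum_um_u+r$. The set of all $(u,\iota,i)$ with $u,\iota$ fixed is the circle $(u,\iota)$, and the circles $(u,0),(u,1)$ form pair $u$. With representatives $0\le i<2m_u$, the half of $i$ is $\theta=0$ if $i<m_u$ and $\theta=1$ otherwise. The cell $(u,\iota,\theta)$ is the set of the $m_u$ vertices in half $\theta$ of circle $(u,\iota)$. Adjacency: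

* for $u\ne u'$: $(u,\iota,i)\sim(u',\iota',i')$ iff $(u,\iota)(u',\iota')\in E(R)$;
* $(u,0,i)\sim(u,1,j)$ iff $(j-i)\bmod 2m_u\in\{0,\dots,m_u-1\}$, and there are no edges inside a circle;
* $t_l\sim(u,\iota,i)$ iff $\lambda^u_l(\iota,\mathrm{half}(i))=1$, and there are no edges inside $T$.

**Example 6.** If $m_u=2$, pair $u$ induces the $8$-cycle $(0,0),(1,1),(0,1),(1,2),(0,2),(1,3),(0,3),(1,0)$ (the index $u$ is omitted). If $m_u=3$, the vertex $(u,0,0)$ is joined to positions $0,1,2$ of circle $(u,1)$ and $(u,0,1)$ to positions $1,2,3$: one neighbor at position $0$ in half $0$ is lost and one at position $3$ in half $1$ is gained.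

**Rotation.** For each $u$ the map $i\mapsto i+1$ on both circles of pair $u$, fixing all other bulk vertices, is an automorphism of $G-T$. Hence, writing
$$D^0_w(x)=\sum_{S\ni x,\ |S|=k,\ S\cap T=\emptyset}w(G[S])$$
for bulk $x$, we have
$$D^0_w\ \text{ is constant on each circle.}\tag{1}$$

**Notation $\Gamma$.** For $U\subseteq[M]$ and $\varphi:U\to\{0,1\}^2$, consider the cells $(v,\varphi(v))$, $v\in U$. The skeleton determines the adjacency between cells of different pairs and between a circle and a cell of another pair (through $R$), and between an index $l\in[r]$, which stands for $t_l$, and a cell (through $\lambda^v_l$). We write $\Gamma(\cdots)$ for the resulting graph on the listed objects.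

**Nodes and the numbers $\kappa$.** The nodes are the elements of $\Omega=([M]\times\{0,1\})\cup[r]$, that is, circles and indices. For a node $z$ and $U\subseteq[M]$ with $|U|=k_w-1$, avoiding the pair of $z$ if $z$ is a circle, let
$$\kappa_{w,z}(U)=\sum_{\varphi:U\to\{0,1\}^2}w\big(\Gamma(z,(v,\varphi(v))_{v\in U})\big).$$
For example, let $w=\mathbf 1_{K_3}$, let $z$ be a circle and $U=\{v,v'\}$. If the only $R$-edges among $z$ and the circles of pairs $v,v'$ are $z(v,0)$, $z(v',0)$ and $(v,0)(v',0)$, then $\varphi$ must choose circle $0$ in both pairs and is free in the halves, so $\kappa_{w,z}(U)=4$.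

## 8. A random skeleton

**Lemma 2.** Let $\eta>0$. For all sufficiently large $M$ there is a skeleton such that for all $w\in\mathcal W$ (with $k=k_w$), $u\in[M]$, $\iota,\theta,\sigma\in\{0,1\}$, $l\in[r]$:

* (S1) $X=\sum_{U\subseteq[M]\setminus\{u\},\,|U|=k-2}\sum_\varphi w\big(\Gamma((u,\iota,\theta),l,(v,\varphi(v))_{v\in U})\big)$ satisfies $\big|X-4^{k-2}\binom{M-1}{k-2}\pi_{w,\lambda^u_l(\iota,\theta)}\big|\le\eta M^{k-2}$.
* (S2) $Y=\sum_{U\subseteq[M]\setminus\{u\},\,|U|=k-3}\sum_\varphi\sum_{a,b}(-1)^{a+b}w(\Gamma_{ab})$ satisfies $\big|Y-4^{k-3}\binom{M-1}{k-3}h_{w,\sigma}\big|\le\eta M^{k-3}$. Here $\Gamma_{ab}=\Gamma_{ab}(u,\iota,l,\sigma,U,\varphi)$ is the graph on $(u,\iota)$, $(u,1-\iota)$, $l$ and the cells $(v,\varphi(v))$, in which $(u,\iota)(u,1-\iota)$ has state $a$, $(u,1-\iota)\,l$ has state $b$, $(u,\iota)\,l$ has state $\sigma$, and all other adjacencies come from the skeleton.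
* (S3) For all distinct nodes $z,z'$ there is $U$, with $|U|=k-1$, avoiding their pairs, with $\kappa_{w,z}(U)\ne\kappa_{w,z'}(U)$.

**Proof.** Choose the skeleton at random: the pairs $(u,\iota)(u',\iota')$ with $u\ne u'$ are edges of $R$ independently with probability $p$, and the $\varpi_u$ are uniform, independent of each other and of $R$.

**Step 1: the expectations of $X$ and $Y$.** The aim is to see that the prescribed objects together with the cells form a copy of $\mathbb G$, conditioned as in Definition 4. Fix $u,\iota,\theta,\sigma,l$ and condition on $\varpi_u$. Let $q=|U|$, fix $U$, and let $\varphi$ be uniform and independent of the skeleton. Given $\varphi$ and all permutations, the adjacencies among the cells, and between the cells and $(u,0),(u,1)$, correspond to distinct pairs of $R$; so they are independent with probability $p$. The adjacency between $l$ and $(v,\varphi(v))$ is $\lambda_{\varpi_v(l)}(\varphi(v))$. These are independent over $v\in U$, and each is $1$ with probability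
$$\frac1{4r}\sum_{l'}\sum_{\iota',\theta'}\lambda_{l'}(\iota',\theta')=p$$
by (L3), because $\varpi_v(l)$ and $\varphi(v)$ are uniform and independent. They are functions of $\varphi$ and the permutations, given which the $R$-adjacencies have a fixed law. So all unprescribed adjacencies are jointly independent with probability $p$.

In $X$ the objects $(u,\iota,\theta),l$ play the roles of the vertices $1,3$, with state $\lambda^u_l(\iota,\theta)$. In $Y$ the objects $(u,\iota),(u,1-\iota),l$ play the roles of $1,2,3$. Since $\sum_\varphi$ is $4^q$ times the average over $\varphi$,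
$$E[X]=4^{k-2}\tbinom{M-1}{k-2}\pi_{w,\lambda^u_l(\iota,\theta)},\qquad E[Y]=4^{k-3}\tbinom{M-1}{k-3}h_{w,\sigma}.$$

**Step 2: concentration.** We show that (S1), (S2) fail with probability tending to $0$. If $q=0$, which is possible only for $Y$ with $k=3$, then $Y$ is deterministic and equals its expectation. Let $q\ge1$. Group the remaining randomness into independent blocks $B_v$, $v\ne u$: the block $B_v$ consists of $\varpi_v$, the $R$-edges between pairs $v$ and $u$, and the $R$-edges between pair $v$ and the pairs $v'<v$, $v'\ne u$. Changing $B_v$ affects only terms with $v\in U$. There are at most $M^{q-1}$ such $U$, each with $4^q$ choices of $\varphi$, and each summand changes by at most $2\|w\|$ in $X$ and $8\|w\|$ in $Y$. So $X$ (or $Y$) changes by at most $c\,M^{q-1}$ with $c=8\cdot4^KB$, which does not depend on $M$.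

Recall McDiarmid's bounded differences inequality (C. McDiarmid, *On the method of bounded differences*, Surveys in Combinatorics 1989): if $X$ is a function of independent variables $B_1,\dots,B_s$, and changing $B_i$ alone changes $X$ by at most $d_i$, then $P(|X-EX|\ge t)\le2\exp(-2t^2/\sum d_i^2)$. Here $\sum d_i^2\le M\cdot c^2M^{2q-2}$ and $t=\eta M^q$, so the deviation exceeds $\eta M^q$ with probability at most $2\exp(-2\eta^2M/c^2)$. This holds for every value of $\varpi_u$. There are at most $8r|\mathcal W|M$ choices of the parameters in (S1) and (S2) together, so the total failure probability tends to $0$.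

**Step 3: two graphs that differ at one vertex.** This prepares (S3). As $f_w\ne0$, $w$ is not constant. Any two graphs on the same vertex set are linked by flips of single pairs, so some flip changes $w$. After relabeling, there are graphs $H_1,H_0$ on $\{0,\dots,k-1\}$ that differ only in the pair $01$, with $w(H_1)\ne w(H_0)$. In particular $H_1-0=H_0-0=:H$.

**Step 4: (S3).** We find many independent chances for $z$ to look like $0$ in $H_1$ while $z'$ looks like $0$ in $H_0$. Fix nodes $z\ne z'$ and disjoint $(k-1)$-sets $U_1,\dots,U_L\subseteq[M]$ avoiding their pairs, $L=\lfloor(M-2)/(k-1)\rfloor$. Write $U_j=\{v_1,\dots,v_{k-1}\}$ and let $E_j$ be the following event: for all $a\ne b$ and all $\iota,\iota'$, $(v_a,\iota)(v_b,\iota')\in E(R)$ iff $ab\in E(H)$; for each $a$, $z$ is joined to all cells of pair $v_a$ if $0a\in E(H_1)$ and to none otherwise; and the same holds for $z'$ with $H_0$ in place of $H_1$.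

The events $E_1,\dots,E_L$ depend on disjoint parts of the randomness, so they are independent. We bound $P(E_j)$ from below. The first requirement prescribes $4\binom{k-1}2$ pairs of $R$, and each circle among $z,z'$ prescribes $2(k-1)$ more; all these pairs are distinct. If $z$ or $z'$ is an index $l$, it suffices that each $\varpi_{v_a}(l)$ is a chosen index of the appropriate constant function in $\Lambda$. If both are indices $l\ne l'$, (L4) allows us to choose distinct indices for $l$ and $l'$, even if the same constant is required twice. The probability for one $v_a$ is then at least $r^{-2}$. Since $4\binom{k-1}2+4(k-1)=2k(k-1)$,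
$$P(E_j)\ge\min(p,1-p)^{2k(k-1)}\,r^{-2(k-1)},$$
which does not depend on $M$. Let $\varepsilon_0>0$ be the minimum of these bounds over $w\in\mathcal W$.

On $E_j$ every $\varphi$ gives $\Gamma(z,\cdot)\cong H_1$ and $\Gamma(z',\cdot)\cong H_0$, so $\kappa_{w,z}(U_j)=4^{k-1}w(H_1)\ne4^{k-1}w(H_0)=\kappa_{w,z'}(U_j)$. Hence (S3) fails with probability at most $|\mathcal W|(2M+r)^2(1-\varepsilon_0)^{L}$ with $L=\lfloor(M-2)/(K-1)\rfloor$, and this tends to $0$.

For $M$ large the total failure probability is less than $1$, so a skeleton with (S1)–(S3) exists. $\square$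

## 9. Order $m^{k-1}$: different circles

**Setting for Sections 9–11.** Fix a skeleton as in Lemma 2 and $\alpha\in(\frac12,\frac32)^M$. Let $m\to\infty$ be a real parameter, and let $m_u=m_u(m)$ be integers with $\beta_u:=m_u/m\to\alpha_u$. Constants implied in $O(\cdot)$, as $m\to\infty$, may depend on everything except $m$ and the vertices considered. The constants $c_1,c_3,c_4,c_5,c_6$ below depend only on $\mathcal W,p,\Lambda$, not on $M$. For large $m$ all $\beta_u\in[\frac12,2]$, so each pair has $4m_u\le 8m$ vertices and the bulk has at most $8Mm$.

**Claim A.** There are polynomials $g_{w,z}$ ($z\in\Omega$) in $M$ variables, depending only on the skeleton, such that $D_w(x)/m^{k-1}\to g_{w,(u,\iota)}(\alpha)$ uniformly for $x$ in circle $(u,\iota)$, and $D_w(t_l)/m^{k-1}\to g_{w,l}(\alpha)$. For each $w$ the polynomials $g_{w,z}$, $z\in\Omega$, are pairwise distinct.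

**Step 1: discard $T$ and fix the root.** The $k$-sets that contain the root and a further vertex of $T$ number $O(m^{k-2})$. For a bulk root $x$ what remains is $D^0_w(x)$, and by (1) we may take $x=(u,\iota,0)$. This is where uniformity on the circle comes from.

**Step 2: ordered choices.** Split the $(k-1)$-sets of bulk vertices that complete the root by the vector $d=(d_{(u',\iota')})$ of the numbers of vertices taken from each circle, $\sum d_{(u',\iota')}=k-1$. Replace sets by ordered choices within each circle and allow coincident positions, also with the root. Passing to ordered choices introduces the factor $1/\prod d_{(u',\iota')}!$. The tuples with a coincidence number $O(m^{k-2})$; on them the weight is computed by the same adjacency rules, so it is bounded by $\|w\|$, and the error is $O(m^{k-2})$.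

**Step 3: a Riemann sum.** Describe a position $i\in\{0,\dots,2m_{u'}-1\}$ by $\xi=i/m_{u'}\in[0,2)$. The adjacencies follow fixed rules: $(u',0,\xi)\sim(u',1,\zeta)$ iff $(\zeta-\xi)\bmod2\in[0,1)$; the half is $0$ iff $\xi<1$; other bulk adjacencies depend only on the circles. So the weight of a tuple is $\Psi_d(\xi)$ for a bounded function $\Psi_d$ on $[0,2)^{k-1}$ that does not depend on the $m_{u'}$. It is locally constant off finitely many hyperplanes: $\xi_a=1$, $\xi_a-\xi_b\in\{-1,0,1\}$, and, for a bulk root at position $0$, $\xi_a\in\{0,1\}$. A bounded function whose discontinuities lie in finitely many hyperplanes is Riemann integrable. The positions of a tuple are the left endpoints of the boxes of a product partition of $[0,2)^{k-1}$ with sides $1/m_{u'}$. So the sum over tuples, divided by $\prod m_{u'}^{d_{(u',\iota')}}$, is a Riemann sum of $\Psi_d$ with mesh $\max_{u'}1/m_{u'}\to0$, and it tends to $\int\Psi_d$. Since $\prod m_{u'}^{d_{(u',\iota')}}/m^{k-1}=\prod\beta_{u'}^{d_{(u',\iota')}}$, the contribution of $d$, divided by $m^{k-1}$, tends to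
$$\frac{\int\Psi_d}{\prod d_{(u',\iota')}!}\ \prod_{u',\iota'}\alpha_{u'}^{d_{(u',\iota')}} .$$
Summing over the finitely many $d$ gives the polynomial $g_{w,z}$ and the convergence.

**Step 4: the polynomials are distinct.** Let $|U|=k-1$ with $U$ avoiding the pair of $z$. The monomial $\prod_{v\in U}\alpha_v$ arises exactly from the $d$ that take one vertex from each pair $v\in U$. For these the factorials are $1$, and $\Psi_d$ is constant on each product of unit intervals (that is, of halves), where its value is $w(\Gamma(z,(v,\varphi(v))_{v\in U}))$ for the corresponding $\varphi$. Summing over the choices of circles and halves, the coefficient of $\prod_{v\in U}\alpha_v$ in $g_{w,z}$ is $\kappa_{w,z}(U)$. By (S3) any two of the polynomials differ in such a coefficient. $\square$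

## 10. Order $m^{k-2}$: the two halves of a circle

**Definition 7 (good sets).** Fix $u$. A set $Z$ of bulk vertices is good (for $u$) if its vertices lie in distinct pairs, all different from $u$.

For example, two vertices of the same circle never form a good set, and neither does a set containing a vertex of pair $u$; the empty set is good.

For $q\ge1$, a non-good $Z$ with $|Z|=q$ has a vertex in pair $u$ or two vertices in one pair. So their number is at most
$$8m(8Mm)^{q-1}+M(8m)^2(8Mm)^{q-2}[q\ge2]\le c_1M^{q-1}m^q,\qquad c_1=2\cdot8^K\tag{2}$$
for $q\le K$, where $[q\ge2]$ is $1$ if $q\ge2$ and $0$ otherwise. For $q=0$ there are none. We also need that the main terms are large: for $M\ge2q$, since $\binom{M-1}q\ge(M-q)^q/q!\ge(M/2)^q/q!$,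
$$4^q\tbinom{M-1}q\ge M^q/q!.\tag{3}$$
Finally put $\Delta=\max_{U\subseteq[M],\,|U|\le K}\big|\prod_{v\in U}\beta_v-1\big|$ and $N_{\iota,\theta}=\sum_l\lambda_l(\iota,\theta)$.

**Claim B.** For $x$ in cell $(u,\iota,\theta)$,
$$D_w(x)-D^0_w(x)=m^{k-2}\Big[4^{k-2}\tbinom{M-1}{k-2}\big(r\pi_{w,0}+f_wN_{\iota,\theta}\big)+\mathrm{Err}\Big],\tag{4}$$
$$|\mathrm{Err}|\le M^{k-2}\big(r\eta+c_3/M+c_4\Delta\big)+O(1/m).$$

**Step 1: one vertex of $T$.** We isolate the sets of the relevant order. Sets through $x$ with at least two vertices in $T$ contribute $O(m^{k-3})$, so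
$$D_w(x)-D^0_w(x)=\sum_l\ \sum_{Z\text{ bulk},\ x\notin Z,\ |Z|=k-2}w(G[Z\cup\{x,t_l\}])+O(m^{k-3}).$$

**Step 2: good sets give $X$.** Fix $l$. By (2) the non-good $Z$ contribute at most $c_1\|w\|M^{k-3}m^{k-2}$ in absolute value. A good $Z$ has one vertex in each cell $(v,\varphi(v))$, $v\in U$, for a unique $U\subseteq[M]\setminus\{u\}$ with $|U|=k-2$ and a unique $\varphi$; for given $U,\varphi$ there are $\prod_{v\in U}m_v$ of them, and each gives $G[Z\cup\{x,t_l\}]\cong\Gamma((u,\iota,\theta),l,(v,\varphi(v))_{v\in U})$. So the good $Z$ contribute
$$m^{k-2}\sum_U\sum_\varphi\Big(\prod_{v\in U}\beta_v\Big)\,w\big(\Gamma((u,\iota,\theta),l,(v,\varphi(v))_{v\in U})\big),$$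
which differs from $m^{k-2}X$ by at most $m^{k-2}\,4^{k-2}\|w\|M^{k-2}\Delta$.

**Step 3: sum over $l$.** Replace $X$ by its approximation in (S1). Since $\pi_{w,\lambda}=\pi_{w,0}+f_w\lambda$ for $\lambda\in\{0,1\}$ and $\varpi_u$ is a permutation,
$$\sum_l\pi_{w,\lambda^u_l(\iota,\theta)}=r\pi_{w,0}+f_wN_{\iota,\theta}.$$
The $r$ errors from (S1) add up to at most $r\eta M^{k-2}$, and (4) follows with $c_3=rc_1B$ and $c_4=r4^KB$. $\square$

## 11. Order $m^{k-3}$: consecutive vertices

Let $x=(u,\iota,i)$ and $x'=(u,\iota,i+1)$ lie in the same half $\theta$, $0\le i<i+1<2m_u$.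

**Claim C.** There is a sign $\epsilon=\epsilon(\iota,\theta)\in\{1,-1\}$, depending only on $\iota,\theta$, such that
$$D_w(x')-D_w(x)=m^{k-3}\Big[\epsilon\,4^{k-3}\tbinom{M-1}{k-3}H_w(\iota,\theta)+\mathrm{Err}'\Big],\tag{5}$$
$$|\mathrm{Err}'|\le M^{k-3}\big(r\eta+c_5/M+c_6\Delta\big)+O(1/m),$$
and $\mathrm{Err}'=0$ if $k=3$.

**Step 1: how the neighborhoods of $x$ and $x'$ differ.** The two vertices are non-adjacent and have the same neighbors outside pair $u$, in particular in $T$, because they lie in the same half. In circle $(u,1-\iota)$, with indices modulo $2m_u$: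

* If $\iota=0$: $x$ is adjacent to $(u,1,j)$ for $j=i,\dots,i+m_u-1$. Passing from $x$ to $x'$ loses exactly $y^-=(u,1,i)$, in half $\theta$, and gains exactly $y^+=(u,1,i+m_u)$, in half $1-\theta$.
* If $\iota=1$: $x$ is adjacent to $(u,0,j)$ for $j=i-m_u+1,\dots,i$. Passing from $x$ to $x'$ gains exactly $y^+=(u,0,i+1)$, in half $\theta$, and loses exactly $y^-=(u,0,i+1-m_u)$, in half $1-\theta$.

**Step 2: which sets matter.** Sets containing both $x$ and $x'$ cancel in the difference, so
$$D_w(x')-D_w(x)=\sum_S\big(w(G[S\cup\{x'\}])-w(G[S\cup\{x\}])\big),$$
the sum over $S\subseteq V(G)\setminus\{x,x'\}$ with $|S|=k-1$. A term with $S\cap\{y^+,y^-\}=\emptyset$ vanishes, because $x$ and $x'$ have the same neighbors in $S$. The terms with $S\cap T=\emptyset$ add up to $D^0_w(x')-D^0_w(x)=0$ by (1); individually they need not vanish, and this is what the rotation is for. So only the $S$ that meet both $T$ and $\{y^+,y^-\}$ remain. Those with $|S\cap(T\cup\{y^+,y^-\})|\ge3$ contribute $O(m^{k-4})$, and for $k=3$ there are none. The others are $S=\{t_l,y\}\cup Z$ with $y\in\{y^+,y^-\}$, $|Z|=k-3$, and $Z$ a set of bulk vertices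 avoiding $x,x',y^+,y^-$.

**Step 3: rewrite as effects of the edge $xy$.** Let $V(y,l,Z)$ be the weight of $G[\{x,y,t_l\}\cup Z]$ with $xy$ made an edge, minus its weight with $xy$ made a non-edge. The vertices $x$ and $x'$ have the same neighbors in $Z\cup\{t_l\}$. Since $x'\sim y^+\not\sim x$, the term of $S=\{t_l,y^+\}\cup Z$ is $V(y^+,l,Z)$; since $x\sim y^-\not\sim x'$, the term of $S=\{t_l,y^-\}\cup Z$ is $-V(y^-,l,Z)$. So
$$D_w(x')-D_w(x)=\sum_l\sum_Z\big[V(y^+,l,Z)-V(y^-,l,Z)\big]+O(m^{k-4}),$$
where the last term is absent for $k=3$.

**Step 4: a good $Z$ gives an interaction.** Let $Z$ be good (for $u$), with cells given by $U,\varphi$. Then $y^+$ and $y^-$ have the same adjacencies to $Z$, and they can differ only in their adjacency to $t_l$. Let $b^\pm\in\{0,1\}$ be the state of $y^\pm t_l$. With $\Gamma_{ab}$ as in (S2) for $\sigma=\lambda^u_l(\iota,\theta)$, the state of $xt_l$, we have $V(y^\pm,l,Z)=w(\Gamma_{1b^\pm})-w(\Gamma_{0b^\pm})$. If $b^+=b^-$, the bracket is $0$. If $b^+=1$ and $b^-=0$, it is $w(\Gamma_{11})-w(\Gamma_{01})-w(\Gamma_{10})+w(\Gamma_{00})$; if $b^+=0$ and $b^-=1$, it is the negative of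 this. In all cases
$$V(y^+,l,Z)-V(y^-,l,Z)=\mu_l\sum_{a,b}(-1)^{a+b}w(\Gamma_{ab}),\qquad \mu_l=b^+-b^-.$$

**Step 5: the sign.** By the positions found in Step 1, $\mu_l=\lambda^u_l(1,1-\theta)-\lambda^u_l(1,\theta)$ if $\iota=0$, and $\mu_l=\lambda^u_l(0,\theta)-\lambda^u_l(0,1-\theta)$ if $\iota=1$. Thus
$$\mu_l=\epsilon\,\big(\lambda^u_l(1-\iota,0)-\lambda^u_l(1-\iota,1)\big)$$
with $\epsilon=-1$ for $(\iota,\theta)=(0,0),(1,1)$ and $\epsilon=1$ for $(\iota,\theta)=(0,1),(1,0)$, independently of $l$. Since $\varpi_u$ is a permutation,
$$\sum_l\mu_l\,h_{w,\lambda^u_l(\iota,\theta)}=\epsilon\,H_w(\iota,\theta).$$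

**Step 6: sum up.** Fix $l$. Each bracket has absolute value at most $4\|w\|$, so by (2) the non-good $Z$ contribute at most $4\|w\|c_1M^{k-4}m^{k-3}$ if $k\ge4$, and there are none if $k=3$. Good sets automatically avoid $x,x',y^+,y^-$, and there are $\prod_{v\in U}m_v$ of them for given $U,\varphi$. So the good $Z$ contribute
$$m^{k-3}\mu_l\sum_U\sum_\varphi\Big(\prod_{v\in U}\beta_v\Big)\sum_{a,b}(-1)^{a+b}w(\Gamma_{ab}),$$
the sum over $|U|=k-3$. This differs from $m^{k-3}\mu_lY$ by at most $m^{k-3}\,4^{k-3}\cdot4\|w\|M^{k-3}\Delta$. Replace $Y$ by its approximation in (S2), sum over $l$, and use $|\mu_l|\le1$ and Step 5. This gives (5) with $c_5=4rc_1B$ and $c_6=4r4^KB$. If $k=3$, then $Z=\emptyset$, $U=\emptyset$ and $Y=h_{w,\sigma}$ exactly, so there is no error at all. $\square$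

**Example 7.** For triangles with the list of Example 5, (5) reads $D_w(x')-D_w(x)=\epsilon H=\pm2$: along a half the number of triangles changes by exactly $2$ at each step, with constant sign.

For comparison of scales: along a half there are fewer than $m_u\le2m$ steps, each of size about $M^{k-3}m^{k-3}$, so the total variation is about $M^{k-3}m^{k-2}$. This is smaller by a factor of about $M$ than the distance $M^{k-2}m^{k-2}$ between halves. That is one reason why $M$ must be large; the other is the concentration in Lemma 2.

## 12. The order of the choices and injectivity of $D_w$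

**Step 1: choose the constants.** The order matters, since later choices depend on earlier ones.

1. Choose $\eta>0$ with $r\eta\le\frac{c_0}{16\,K!}$.
2. Choose $M\ge2K$ so large that $c_3/M$ and $c_5/M$ are at most $\frac{c_0}{16\,K!}$ and Lemma 2 provides a skeleton; fix it.
3. Choose $\delta\in(0,\frac12)$ such that if all $|\beta_u-1|<\delta$, then $c_4\Delta$ and $c_6\Delta$ are at most $\frac{c_0}{16\,K!}$.
4. Choose $\alpha$ with $|\alpha_u-1|<\delta$ for all $u$, such that for each $w\in\mathcal W$ the numbers $g_{w,z}(\alpha)$, $z\in\Omega$, are pairwise distinct. This is possible: by Claim A the product of all differences $g_{w,z}-g_{w,z'}$ is a nonzero polynomial, and such a polynomial does not vanish identically on a nonempty open set.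
5. For $n\equiv r\pmod4$ let $m=(n-r)/(4\sum_u\alpha_u)$, $m_u=\lfloor\alpha_um\rfloor$ for $u\ge2$, and $m_1=\frac{n-r}4-\sum_{u\ge2}m_u$.

Since $\frac{n-r}4=\sum_u\alpha_um$, we get $m_1=\alpha_1m+\sum_{u\ge2}(\alpha_um-\lfloor\alpha_um\rfloor)$, so $|m_u-\alpha_um|\le M$ for all $u$. Hence $\beta_u=m_u/m\to\alpha_u$ as $n\to\infty$, and $|\beta_u-1|<\delta$ for large $n$. The graph $G=G(m_1,\dots,m_M)$ has order $4\sum_um_u+r=n$ exactly, and $\alpha\in(\frac12,\frac32)^M$, so Sections 9–11 apply.

Now let $n\equiv r\pmod 4$ be large and $w\in\mathcal W$. We show that any two vertices have different $D_w$.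

**Step 2: different nodes.** Consider two vertices in different circles, or two vertices $t_l,t_{l'}$ with $l\ne l'$, or a bulk vertex and some $t_l$. By Claim A the values $D_w/m^{k-1}$ are close to $g_{w,z}(\alpha)$ and $g_{w,z'}(\alpha)$ with $z\ne z'$, uniformly on circles. These limits are distinct by choice 4, and there are finitely many nodes. So for large $n$ the two values differ.

**Step 3: different halves of one circle.** Let $x,x'$ lie in the halves $0$ and $1$ of circle $(u,\iota)$. By (1), $D^0_w(x)=D^0_w(x')$, so (4) gives $D_w(x)-D_w(x')$ as $m^{k-2}$ times a quantity whose main part is $4^{k-2}\binom{M-1}{k-2}f_w(N_{\iota,0}-N_{\iota,1})$. By (3), $|f_w|\ge c_0$, and $|N_{\iota,0}-N_{\iota,1}|\ge1$ from (L1), the main part has absolute value at least $\frac{c_0}{(k-2)!}M^{k-2}$. By choices 1–3 the two error terms together are at most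
$$2\cdot\frac{3c_0}{16\,K!}M^{k-2}+O(1/m)<\frac{c_0}{2(k-2)!}M^{k-2}$$
for large $n$, since $\frac6{16}<\frac12$ and $K!\ge(k-2)!$. So the difference is nonzero.

**Step 4: the same half.** By choices 1–3, for large $n$,
$$|\mathrm{Err}'|\le\frac{3c_0}{16\,K!}M^{k-3}+O(1/m)<\frac{c_0}{(k-3)!}M^{k-3},$$
while by (3) and (L2) the main term in (5) has absolute value at least $\frac{c_0}{(k-3)!}M^{k-3}$. So every difference $D_w(x')-D_w(x)$ of consecutive vertices in the half is nonzero and has the sign of $\epsilon(\iota,\theta)H_w(\iota,\theta)$, which is the same for the whole half. Hence $D_w$ is strictly monotone along the half, and therefore injective on it.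

**Step 5: end of the proof.** Steps 2–4 cover all pairs of distinct vertices, so $D_w$ is injective on $V(G)$ for every $w\in\mathcal W$ and all large $n\equiv r\pmod4$. By the reduction at the end of Section 6, taking one $r$ from each residue class modulo $4$ proves Theorem 1, and with it, by Section 5, Theorems 2 and 3. In particular the Strong Conjecture about $[F]$-irregular graphs is true. $\blacksquare$
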